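\title{Nearly Euclidean normed spaces without almost contractive projections}

\begin{abstract}
We show that for every $n\ge 3$ there is an $n$-dimensional real normed space on which every linear projection of rank between $2$ and $n-1$ has norm greater than $1+10^{-72}$. The norm is a perturbation of the Euclidean norm by a random form of degree six, and it can be taken arbitrarily close to the Euclidean norm at the price of a smaller constant. We deduce a renorming of $\ell_2$ with the analogous property, and we show that no constant larger than $4/\pi$ works in all dimensions.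
\end{abstract}

\section{The question and the result}\label{sec:intro}

Let $X$ be a real normed space of finite dimension $n$ and let $Y\subseteq X$ be a linear subspace. A \emph{projection} of $X$ onto $Y$ is a linear map $P$ from $X$ onto $Y$ with $P^2=P$, that is, with $Py=y$ for all $y\in Y$. Its norm $\|P\|$ is the operator norm of $P$ as a map $X\to X$, and $\|P\|\ge1$ whenever $Y\ne\{0\}$. The smallest norm of a projection onto $Y$ measures how well $Y$ is complemented in $X$. We answer the following question, posed in \cite{Kobos}.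

\begin{quote}
Is there a constant $c>1$ such that for every $n\ge3$ there is an $n$-dimensional real normed space $X$ in which $\|P\|\ge c$ for every projection $P\colon X\to Y$ with $2\le\dim Y\le n-1$?
\end{quote}

The range of dimensions is the widest possible. For $\dim Y=n$ the only projection is the identity. For $Y=\operatorname{span}(y)$ with $\|y\|=1$, the Hahn--Banach theorem gives a functional $\varphi$ with $\|\varphi\|=\varphi(y)=1$, and $x\mapsto\varphi(x)y$ is a projection of norm one.

The familiar spaces are not examples. If $U\neq\pm I$ is a linear isometry of $X$ with $U^2=I$, then $(I+U)/2$ and $(I-U)/2$ are nonzero projections of norm one whose ranks add up to $n\geq 3$, so one of them has rank between $2$ and $n-1$. A change of sign of one coordinate is such an isometry of $\ell_p^n$. An example therefore has to be free of symmetries of this kind, which suggests a random construction. The real content of the question is the uniformity in $n$. For a fixed $X$, the projections of norm at most $2$ and rank between $2$ and $n-1$ form a compact set (the rank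 of a projection is its trace), so if none of them has norm one, then their norms exceed some $c(X)>1$. Nothing in this argument prevents $c(X)$ from tending to $1$ with the dimension.

One might well guess that it does tend to $1$. We shall see in Section~\ref{sec:limits} that an example cannot contain planes that are close to $\ell_1^2$, which pushes the search toward rounded, Euclidean-like unit balls; yet in Euclidean space every subspace is the range of a projection of norm one. Moreover, the $k$-dimensional subspaces of $\mathbb R^n$ form a manifold of dimension $k(n-k)$, and a single norm has to defeat all of them by a fixed margin. Nevertheless the answer is yes, and the examples are close to Euclidean space.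

Throughout, $|\cdot|$ and $x\cdot y$ are the Euclidean norm and inner product on $\mathbb R^n$, and
\[
d(E,F)=\inf\{\|T\|\,\|T^{-1}\| : T\colon E\to F \text{ a linear isomorphism}\}
\]
is the Banach--Mazur distance. We fix the constants
\[
\eta_0=10^{-16},\qquad \varepsilon_0=\eta_0/160 .
\]

\begin{theorem}\label{thm:main}
Let $n\ge3$, $0<\varepsilon\le\varepsilon_0$ and $\kappa=(\eta_0\varepsilon/20)^2$. There is a norm $\|\cdot\|$ on $\mathbb R^n$ with
\begin{equation}\label{eq:twosided}
(1-\varepsilon)|x|^2\le\|x\|^2\le(1+\varepsilon)|x|^2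
\end{equation}
such that every projection $P$ with $2\le\operatorname{rank}P\le n-1$ satisfies $\|P\|>1+\kappa$. The Banach--Mazur distance from this space to $\ell_2^n$ is at most $1+2\varepsilon$.
\end{theorem}

For $\varepsilon=\varepsilon_0$ we get $\kappa=(\eta_0^2/3200)^2>10^{-72}$, so the question has a positive answer with $c=1+10^{-72}$. For general $\varepsilon$ the lower bound has the form $1+\gamma\varepsilon^2$ with the absolute constant $\gamma=(\eta_0/20)^2$, while \eqref{eq:twosided} shows that orthogonal projections have norm at most $\sqrt{(1+\varepsilon)/(1-\varepsilon)}\le1+2\varepsilon$. We do not know the optimal power of $\varepsilon$ between $1$ and $2$.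

Section~\ref{sec:idea} explains the method in dimension three. Section~\ref{sec:reduction} reduces Theorem~\ref{thm:main} to a statement about sextic forms, which is proved in Section~\ref{sec:random}. Section~\ref{sec:infinite} transfers the result to $\ell_2$, and Section~\ref{sec:limits} contains a necessary condition and an upper bound for $c$.

\medskip
\noindent\textbf{Notation.} For a subspace $Y\subseteq\mathbb R^n$, $S_Y$ is its Euclidean unit sphere and $P_Y$ is the orthogonal projection onto $Y$. The Euclidean operator norm of a linear map is $\|\cdot\|_{\mathrm{op}}$. A homogeneous polynomial $p$ of degree $d$ determines a unique symmetric $d$-linear form $\widehat p$ with $p(x)=\widehat p(x,\dots,x)$, and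
\begin{equation}\label{eq:polar}
p(a+tb)=\sum_{j=0}^d\binom dj t^j\,\widehat p(\underbrace{a,\dots,a}_{d-j},\underbrace{b,\dots,b}_{j}).
\end{equation}
In particular $Dp(x)h=d\,\widehat p(x,\dots,x,h)$ and $D^2p(x)(h,h')=d(d-1)\,\widehat p(x,\dots,x,h,h')$. Formula \eqref{eq:polar} remains valid for complex $a,b$ when $p$ is extended by the same polynomial expression and $\widehat p$ is extended complex-multilinearly. For complex vectors, $a\cdot b=\sum a_ib_i$ is the bilinear extension of the inner product and $\langle a,b\rangle=a\cdot\bar b$ is the Hermitian product.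

\section{The idea in dimension three}\label{sec:idea}

Let $\Phi$ be a form of degree six on $\mathbb R^n$ and consider
\begin{equation}\label{eq:N}
N(x)=|x|^2+\varepsilon\,\Phi(x)\,|x|^{-4},\qquad N(0)=0 .
\end{equation}
The factor $|x|^{-4}$ makes $N$ homogeneous of degree two, and $N$ is even because the degree of $\Phi$ is even. For small $\varepsilon$ the function $\sqrt N$ is a norm (Lemma~\ref{lem:norm}).

Let $P$ be a projection with range $Y$ and kernel $Z$. If $\|P\|=1$, then $N(y)=N(P(y+sw))\le N(y+sw)$ for $y\in Y$, $w\in Z$, $s\in\mathbb R$, and therefore $DN(y)w=0$. Take $n=3$, $Y=\{x_3=0\}$ and $Z=\operatorname{span}(e_3+r)$ with $r\in Y$. For $y$ on the unit circle $S_Y$ the condition reads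
\[
2\,y\cdot r+\varepsilon\,\partial_3\Phi(y)+\varepsilon\bigl[D\Phi(y)r-4\Phi(y)\,y\cdot r\bigr]=0 .
\]
Choosing $y=r/|r|$ shows that $|r|$ is of order $\varepsilon$, so the last term is of order $\varepsilon^2$. Dividing by $\varepsilon$, we find that the normal derivative $\partial_3\Phi$ agrees on $S_Y$, up to an error of order $\varepsilon$, with the \emph{linear} function $y\mapsto-\frac2\varepsilon\,y\cdot r$. The freedom to choose the kernel is the freedom to choose this linear function. This leads to the quantity that governs the whole paper.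

\begin{definition}\label{def:defect}
For a sextic form $\Phi$ on $\mathbb R^n$ and a subspace $Y$ with $1\le\dim Y\le n-1$, the \emph{defect} of $\Phi$ on $Y$ is
\[
\Delta(\Phi,Y)=\min_{L}\ \sup_{y\in S_Y}\bigl|P_{Y^\perp}\nabla\Phi(y)-Ly\bigr|,
\]
where $L$ runs over the linear maps $Y\to Y^\perp$.
\end{definition}

The minimum exists because the supremum is a continuous function of $L$ that tends to infinity with $\|L\|_{\mathrm{op}}$. If $\dim Y=1$ then $S_Y=\{\pm y\}$ and $\nabla\Phi$ is odd, so the defect vanishes, in agreement with the Hahn--Banach theorem.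

Return to the plane $Y=\{x_3=0\}$ in $\mathbb R^3$. The function $q=\partial_3\Phi|_Y$ is a quintic form in two variables. Put $z=(e_1+ie_2)/\sqrt2$. The point $y_\theta=(\cos\theta,\sin\theta,0)$ equals $(e^{-i\theta}z+e^{i\theta}\bar z)/\sqrt2$, so \eqref{eq:polar} gives
\begin{equation}\label{eq:fourier}
q(y_\theta)=2^{-5/2}\sum_{j=0}^5\binom5j\,\widehat q(\underbrace{z,\dots,z}_{5-j},\underbrace{\bar z,\dots,\bar z}_{j})\,e^{-i(5-2j)\theta}.
\end{equation}
Thus $q$ is a real trigonometric polynomial with frequencies $\pm1,\pm3,\pm5$, while a linear function has frequencies $\pm1$ only. A Fourier coefficient is bounded by the supremum of the function, so $\Delta(\Phi,Y)\le\eta$ forces the coefficients of frequencies $-3$ and $-5$ to have modulus at most $\eta$.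

\begin{example}\label{ex:cos5}
Let $\Phi(x)=x_3\operatorname{Re}(x_1+ix_2)^5$. On $Y=\{x_3=0\}$ we have $q(y_\theta)=\cos5\theta$, hence $\Delta(\Phi,Y)\ge\frac12$, and for small $\varepsilon$ this plane is not the range of a projection of norm one. The plane $\{x_2=0\}$ is the range of such a projection, since the reflection $x_2\mapsto-x_2$ preserves $N$.
\end{example}

An explicit form handles one plane; to handle all of them we take $\Phi$ random with Gaussian coefficients and count. For a fixed plane, two complex numbers, that is four real Gaussian variables, must be of size $\eta$, an event of probability of order $\eta^4$. The defect changes by order $\eta$ when the plane is tilted by an angle of order $\eta$, and the planes in $\mathbb R^3$ form a two-dimensional family, so about $\eta^{-2}$ planes have to be examined. The total $\eta^4\cdot\eta^{-2}=\eta^2$ is small.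

The count also explains the degree. With a quadratic form in place of $\Phi$ the normal derivative is linear and the norm is Euclidean. With a quartic form the frequencies are $\pm1,\pm3$, only one complex number is constrained, and the count gives $\eta^2\cdot\eta^{-2}$, which is no gain.

For $k$-dimensional subspaces of $\mathbb R^n$ put $m=k(n-k)$. We shall find $m$ complex Gaussian variables that generalize the two Fourier coefficients, so the count becomes $\eta^{2m}\cdot\eta^{-m}$. The difficulty is to keep every constant of the form $C^m$ with $C$ independent of $n$ and $k$; then a single value of $\eta$ makes $(C\eta)^m$ small in all dimensions.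

\section{From almost contractive projections to a small defect}\label{sec:reduction}

Call a sextic form $\Phi$ \emph{normalized} if $|\widehat\Phi(x_1,\dots,x_6)|\le\prod_i|x_i|$. Then for $|y|=1$
\begin{equation}\label{eq:normalized}
|\Phi(y)|\le1,\qquad|D\Phi(y)h|\le6|h|,\qquad|D^2\Phi(y)(h,h)|\le30|h|^2 .
\end{equation}
The probabilistic part of the paper is the following statement, proved in Section~\ref{sec:random}.

\begin{proposition}\label{prop:form}
For every $n\ge3$ there is a normalized sextic form $\Phi$ on $\mathbb R^n$ such that $\Delta(\Phi,Y)>\eta_0$ for every subspace $Y$ with $2\le\dim Y\le n-1$.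
\end{proposition}

Here we make the computation of Section~\ref{sec:idea} quantitative and deduce Theorem~\ref{thm:main}.

\begin{lemma}\label{lem:norm}
Let $\Phi$ be normalized, $0<\varepsilon\le1/100$, and let $N$ be given by \eqref{eq:N}. Then $\|x\|=\sqrt{N(x)}$ is a norm satisfying \eqref{eq:twosided}. For all $y,w\in\mathbb R^n$ and $s\in\mathbb R$,
\begin{equation}\label{eq:taylor}
N(y+sw)\le N(y)+s\,DN(y)w+\tfrac32s^2|w|^2 ,
\end{equation}
and for $|y|=1$,
\begin{equation}\label{eq:DN}
DN(y)w=2\,y\cdot w+\varepsilon\bigl[D\Phi(y)w-4\Phi(y)\,y\cdot w\bigr].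
\end{equation}
\end{lemma}

\begin{proof}
Let $\rho(x)=|x|^{-4}$ and $f=\Phi\rho$, $f(0)=0$. The function $f$ is smooth off the origin, even and $2$-homogeneous, and $|f(x)|\le|x|^2$, which gives \eqref{eq:twosided}. The same bound shows that $f$ is differentiable at $0$ with $\nabla f(0)=0$; since $\nabla f$ is $1$-homogeneous it tends to $0$ at the origin, so $f$ is $C^1$ on $\mathbb R^n$. For $|x|=1$,
\[
D\rho(x)h=-4\,x\cdot h,\qquad D^2\rho(x)(h,h)=-4|h|^2+24(x\cdot h)^2\in\bigl[-4|h|^2,\,20|h|^2\bigr].
\]
The first formula gives \eqref{eq:DN}. From $D^2f=\rho\,D^2\Phi+2\,D\Phi\,D\rho+\Phi\,D^2\rho$ and \eqref{eq:normalized} we get $|D^2f(x)(h,h)|\le(30+2\cdot6\cdot4+20)|h|^2=98|h|^2$ on the unit sphere, and hence at every $x\ne0$ because $D^2f$ is $0$-homogeneous. As $98\varepsilon<1$,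
\[
0\le D^2N(x)(h,h)\le3|h|^2\qquad(x\neq0).
\]
For $w\ne0$ the function $\varphi(s)=N(y+sw)$ is $C^1$, and it is $C^2$ with $0\le\varphi''\le3|w|^2$ except at the at most one $s$ with $y+sw=0$. So $\varphi'$ is nondecreasing and Lipschitz with constant $3|w|^2$. The first property shows that $N$ is convex, and integrating the second gives \eqref{eq:taylor}. Finally, $K=\{N\le1\}$ is a symmetric convex set, bounded and with $0$ in its interior by \eqref{eq:twosided}, and its gauge $\inf\{t>0:x/t\in K\}$ equals $\sqrt{N(x)}$ by homogeneity. The gauge of such a set is a norm.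
\end{proof}

\begin{lemma}\label{lem:defect}
In the setting of Lemma~\ref{lem:norm}, let $P$ be a projection onto $Y$ with $1\le\dim Y\le n-1$ and $\|P\|\le1+\kappa$, where $0<\sqrt\kappa\le\varepsilon$. Then
\[
\Delta(\Phi,Y)\le\frac{5\sqrt\kappa}{\varepsilon}+80\,\varepsilon .
\]
\end{lemma}

\begin{proof}
Let $Z$ be the kernel of $P$.

\emph{Step 1: the derivative along the kernel is small.} Let $y\in S_Y$, $w\in S_Z$ and $A=DN(y)w$. The right side of \eqref{eq:taylor} is minimal at $s=-A/3$, where it equals $N(y)-A^2/6$. Since $P(y+sw)=y$,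
\[
N(y)\le(1+\kappa)^2N(y+sw)\le(1+\kappa)^2\bigl(N(y)-A^2/6\bigr).
\]
With $N(y)\le1.01$ and $(1+\kappa)^{-2}\ge1-2\kappa$ this gives $A^2\le6N(y)\bigl(1-(1+\kappa)^{-2}\bigr)\le6\cdot1.01\cdot2\kappa\le16\kappa$, that is,
\begin{equation}\label{eq:small}
|DN(y)w|\le4\sqrt\kappa\,|w|\qquad(y\in S_Y,\ w\in Z).
\end{equation}

\emph{Step 2: the kernel is almost orthogonal to the range.} For $y\in S_Y$ and $w\in S_Z$, \eqref{eq:DN}, \eqref{eq:normalized} and \eqref{eq:small} give $2|y\cdot w|\le4\sqrt\kappa+(6+4)\varepsilon\le14\varepsilon$. Taking the supremum over $y$, we obtain $|P_Yw|\le7\varepsilon|w|$ for $w\in Z$. Since $7\varepsilon<1$, the map $P_{Y^\perp}$ is injective on $Z$, and since $\dim Z=\dim Y^\perp$ it maps $Z$ bijectively onto $Y^\perp$. Hence $Z=\{v+Rv:v\in Y^\perp\}$ for a linear map $R\colon Y^\perp\to Y$. For $|v|=1$ and $w=v+Rv$ we have $|w|^2=1+|Rv|^2\le1+49\varepsilon^2|w|^2$, so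
\[
|w|\le(1-0.0049)^{-1/2}\le1.01,\qquad|Rv|\le7\varepsilon\cdot1.01\le8\varepsilon .
\]

\emph{Step 3: the linear map.} Let $y\in S_Y$, $v\in S_{Y^\perp}$, $w=v+Rv$. Since $y\cdot v=0$, \eqref{eq:DN} becomes
\[
DN(y)w=2\,y\cdot Rv+\varepsilon\,D\Phi(y)v+\varepsilon\bigl[D\Phi(y)Rv-4\Phi(y)\,y\cdot Rv\bigr].
\]
The left side is at most $4\sqrt\kappa\cdot1.01\le5\sqrt\kappa$ in absolute value, and the last term is at most $\varepsilon(6+4)\,8\varepsilon=80\varepsilon^2$. Let $L=-\frac2\varepsilon R^*\colon Y\to Y^\perp$. Then $2\,y\cdot Rv+\varepsilon D\Phi(y)v=\varepsilon\,(\nabla\Phi(y)-Ly)\cdot v$, and the supremum of this over $v\in S_{Y^\perp}$ is $\varepsilon|P_{Y^\perp}\nabla\Phi(y)-Ly|$. Dividing by $\varepsilon$ completes the proof.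
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:main}]
Take $\Phi$ from Proposition~\ref{prop:form} and the norm of Lemma~\ref{lem:norm}. Suppose that $P$ is a projection onto $Y$, $2\le\dim Y\le n-1$, with $\|P\|\le1+\kappa$. Since $\sqrt\kappa=\eta_0\varepsilon/20\le\varepsilon$ and $\varepsilon\le\eta_0/160$, Lemma~\ref{lem:defect} gives $\Delta(\Phi,Y)\le\eta_0/4+\eta_0/2<\eta_0$, a contradiction. By \eqref{eq:twosided} the identity map shows that the distance to $\ell_2^n$ is at most $\sqrt{(1+\varepsilon)/(1-\varepsilon)}$, and this is at most $1+2\varepsilon$ because $(1-\varepsilon)(1+2\varepsilon)^2=1+3\varepsilon-4\varepsilon^3\ge1+\varepsilon$.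
\end{proof}

The two terms in Lemma~\ref{lem:defect} account for the constants. The term $80\varepsilon$ is the second-order error, and it is the reason for requiring $\varepsilon\le\eta_0/160$. The term $5\sqrt\kappa/\varepsilon$ comes from Step 1, where a derivative $A$ of order $\eta_0\varepsilon$ lowers $N$ only by $A^2/6$; this is the source of the power $\varepsilon^2$ in $\kappa$.

\section{A random sextic form}\label{sec:random}

We prove Proposition~\ref{prop:form}. The following standard facts are used.

\begin{itemize}
\item[(B)] (Banach \cite{Banach}.) For a symmetric $d$-linear form $S$ on a real Hilbert space, $\sup_{|x_i|\le1}|S(x_1,\dots,x_d)|=\sup_{|x|\le1}|S(x,\dots,x)|$.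
\item[(SF)] (Sudakov--Fernique inequality.) If centered Gaussian processes $(X_s)$, $(X'_s)$ on the same index set satisfy $\mathbb E(X_s-X_t)^2\le\mathbb E(X'_s-X'_t)^2$ for all $s,t$, then $\mathbb E\sup_sX_s\le\mathbb E\sup_sX'_s$.
\item[(C)] (Chevet, Gordon; see \cite{DS}.) A $p\times q$ matrix $A$ with independent $N(0,1)$ entries satisfies $\mathbb E\|A\|_{\mathrm{op}}\le\sqrt p+\sqrt q$.
\item[(G)] Let $\gamma_d$ be the standard Gaussian measure on $\mathbb R^d$ and $K$ a Borel set. Then $\gamma_d(\theta K)\ge\theta^d\gamma_d(K)$ for $0<\theta\le1$, and $\gamma_d(K+v)\ge e^{-|v|^2/2}\gamma_d(K)$ if $K=-K$.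
\end{itemize}
For (G), substitute $u\mapsto\theta u$ and use $e^{-\theta^2|u|^2/2}\ge e^{-|u|^2/2}$; for the second part, $\gamma_d(K+v)=e^{-|v|^2/2}\int_Ke^{-u\cdot v}\,d\gamma_d(u)=e^{-|v|^2/2}\int_K\cosh(u\cdot v)\,d\gamma_d(u)$ by symmetry.

Let
\[
\Psi(x)=n^{-1/2}\sum_{i_1,\dots,i_6=1}^ng_{i_1\dots i_6}\,x_{i_1}\cdots x_{i_6},
\]
with independent $N(0,1)$ coefficients. This is a centered Gaussian process with the rotation-invariant covariance
\begin{equation}\label{eq:cov}
\mathbb E\,\Psi(x)\Psi(x')=\frac1n\sum_{i_1,\dots,i_6}x_{i_1}x'_{i_1}\cdots x_{i_6}x'_{i_6}=\frac{(x\cdot x')^6}{n}.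
\end{equation}
Let $\mathrm{Gr}(n,k)$ be the Grassmannian of $k$-dimensional subspaces, a compact space when $Y$ is identified with $P_Y$, and let $\mu_k$ be its unique rotation-invariant probability measure. We always write $m=k(n-k)$, and we call $Y$ \emph{$\eta$-bad} if $\Delta(\Psi,Y)\le\eta$.

The set of pairs $(\Psi,Y)$ with $Y$ $\eta$-bad is closed. Indeed, let $(\Psi_i,Y_i)\to(\Psi,Y)$ with maps $L_i$ attaining the defect, extended by zero on $Y_i^\perp$. They are bounded, since $|L_iy|\le\eta+|\nabla\Psi_i(y)|$ on $S_{Y_i}$, so a subsequence converges to some $L=P_{Y^\perp}LP_Y$; for $y\in S_Y$ we pass to the limit in the defining inequality at the points $P_{Y_i}y/|P_{Y_i}y|\to y$. By compactness of $\mathrm{Gr}(n,k)$, the set of $\Psi$ admitting some $\eta$-bad $Y$ is closed as well. All events below are therefore measurable.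

\subsection{The size of the form}

The factor $n^{-1/2}$ is chosen so that $\Psi$ is bounded on the sphere by an absolute constant.

\begin{lemma}\label{lem:size}
The event $\Omega=\{\sup_{|x|=1}|\Psi(x)|\le10\}$ has probability at least $0.45$. On $\Omega$, the form $\Psi/10$ is normalized, and $|\nabla\Psi|\le60$, $\|D^2\Psi\|_{\mathrm{op}}\le300$ on the unit ball.
\end{lemma}

\begin{proof}
For unit vectors $x,x'$ with $t=x\cdot x'$, \eqref{eq:cov} gives
\[
\mathbb E(\Psi(x)-\Psi(x'))^2=\tfrac2n(1-t^6)=\tfrac2n(1-t)(1+t+\dots+t^5)\le\tfrac{12}n(1-t)=\tfrac6n|x-x'|^2 .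
\]
The right side is the mean squared increment of the process $x\mapsto\sqrt{6/n}\;g\cdot x$ with $g$ standard Gaussian in $\mathbb R^n$, whose supremum over the sphere is $\sqrt{6/n}\,|g|$. By (SF) and $\mathbb E|g|\le\sqrt n$ we get $\mathbb E\sup\Psi\le\sqrt6$, and the same holds for $-\Psi$, which has the same law. For a fixed unit vector $x_0$ we have $|\Psi(x)|\le|\Psi(x_0)|+(\sup\Psi-\inf\Psi)$, hence $\mathbb E\sup|\Psi|\le n^{-1/2}+2\sqrt6<5.5$ for $n\geq 3$. Markov's inequality gives $\mathbb P(\Omega)\ge1-0.55$. On $\Omega$, (B) gives $|\widehat\Psi(x_1,\dots,x_6)|\le10\prod|x_i|$, and the derivative bounds follow from the formulas after \eqref{eq:polar}.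
\end{proof}

\subsection{A fixed subspace is rarely bad}

We need statistics of the normal gradient that do not see the unknown map $L$ and whose joint law is explicit. In Section~\ref{sec:idea} these were Fourier coefficients, and \eqref{eq:fourier} expresses them as values of $\widehat q$ with at least four arguments equal to the vector $z$, which is isotropic: $z\cdot z=0$. That description makes sense in every dimension $k\ge2$.

\begin{lemma}\label{lem:fixed}
Let $2\le k\le n-1$, $Y\in\mathrm{Gr}(n,k)$ and $\eta>0$. Then $\mathbb P(Y\text{ is }\eta\text{-bad})\le(291\,\eta^2)^m$.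
\end{lemma}

\begin{proof}
\emph{The normal gradient.} Let $w_1,\dots,w_{n-k}$ be an orthonormal basis of $Y^\perp$ and let $q_l(y)=w_l\cdot\nabla\Psi(y)$ for $y\in Y$, a quintic form on $Y$. Both sides of \eqref{eq:cov} are polynomials. Differentiating in $x$ along $w$ and in $x'$ along $w'$ gives
\[
\mathbb E\,[w\cdot\nabla\Psi(x)]\,[w'\cdot\nabla\Psi(x')]=\tfrac1n\bigl[30(x\cdot x')^4(x\cdot w')(w\cdot x')+6(x\cdot x')^5(w\cdot w')\bigr].
\]
For $x,x'\in Y$ and $w,w'\in Y^\perp$ the first term vanishes, so $\mathbb E\,q_l(y)q_{l'}(y')=\frac6n(y\cdot y')^5\delta_{ll'}$. A centered Gaussian family is determined in law by its covariance. Identifying $Y$ with $\mathbb R^k$, we may therefore assume that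
\[
q_l(y)=\sqrt{6/n}\;\gamma^{(l)}\cdot(y\otimes y\otimes y\otimes y\otimes y),
\]
where $\gamma^{(1)},\dots,\gamma^{(n-k)}$ are independent standard Gaussian vectors in $(\mathbb R^k)^{\otimes5}$; as in \eqref{eq:cov}, this model has the required covariance.

\emph{The test operator.} Since $k\ge2$, there are orthonormal $e_1,e_2\in Y$. Let $z=(e_1+ie_2)/\sqrt2$, so $z\cdot z=0$ and $\langle z,z\rangle=1$, and complete $x_1=z$ to a basis $x_1,\dots,x_k$ of the complexification $Y_{\mathbb C}$ that is orthonormal for the Hermitian product. Define $T\colon Y_{\mathbb C}\to(Y^\perp)_{\mathbb C}$ by $Tx=\sum_l\widehat{q_l}(z,z,z,z,x)\,w_l$, with matrix entries $T_{jl}=\widehat{q_l}(z,z,z,z,x_j)$. For $n=3$, $k=2$ and $x_2=\bar z$, the two entries are multiples of the coefficients of $e^{-5i\theta}$ and $e^{-3i\theta}$ in \eqref{eq:fourier}.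

\emph{The law of $T$.} The form $\widehat{q_l}$ is the average of $\sqrt{6/n}\,\gamma^{(l)}\cdot(a_1\otimes\dots\otimes a_5)$ over all orderings of the arguments, so
\[
T_{jl}=\tfrac15\sqrt{6/n}\;\gamma^{(l)}\cdot\xi_j,\qquad\xi_j=\sum_{r=1}^5z\otimes\dots\otimes x_j\otimes\dots\otimes z\quad(x_j\text{ in slot }r).
\]
For a real standard Gaussian vector $\gamma$ and complex vectors $\xi,\xi'$ we have $\mathbb E(\gamma\cdot\xi)(\gamma\cdot\xi')=\xi\cdot\xi'$ and $\mathbb E(\gamma\cdot\xi)\overline{(\gamma\cdot\xi')}=\langle\xi,\xi'\rangle$, and on elementary tensors both products are computed slot by slot. Each of the $25$ terms of $\xi_j\cdot\xi_{j'}$ contains at least three factors $z\cdot z=0$, so $\xi_j\cdot\xi_{j'}=0$. In $\langle\xi_j,\xi_{j'}\rangle$, the $5$ terms with $r=r'$ and the $20$ terms with $r\ne r'$ give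
\[
\langle\xi_j,\xi_{j'}\rangle=5\langle x_j,x_{j'}\rangle+20\langle x_j,z\rangle\langle z,x_{j'}\rangle,
\]
which is $0$ for $j\ne j'$, $25$ for $j=j'=1$, and $5$ for $j=j'>1$. Hence $\mathbb E\,T_{jl}T_{j'l'}=0$ always, $\mathbb E\,T_{jl}\overline{T_{j'l'}}=0$ for $(j,l)\ne(j',l')$, and $\sigma_{jl}^2=\mathbb E|T_{jl}|^2\ge\frac1{25}\cdot\frac6n\cdot5=\frac6{5n}$. Separating real and imaginary parts in these identities shows that the $2m$ jointly Gaussian variables $\operatorname{Re}T_{jl}$, $\operatorname{Im}T_{jl}$ are uncorrelated, hence independent, with variances $\sigma_{jl}^2/2$. Since half the sum of two squared independent $N(0,1)$ variables is a standard exponential variable, $|T_{jl}|^2=\sigma_{jl}^2W_{jl}$ with $m$ independent standard exponential variables $W_{jl}$.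

\emph{$T$ does not see $L$.} Suppose $Y$ is $\eta$-bad, with $L$ attaining the defect. Homogenize: $H_l(y)=q_l(y)-p_l(y)$, where $p_l(y)=(y\cdot y)^2\,w_l\cdot Ly$, is a quintic form, and $\bigl|\sum_lH_l(y)w_l\bigr|\le\eta$ on $S_Y$. By \eqref{eq:polar}, $5\,\widehat{p_l}(z,z,z,z,x)$ is the coefficient of $t$ in
\[
p_l(z+tx)=\bigl(2t\,z\cdot x+t^2\,x\cdot x\bigr)^2\,w_l\cdot L(z+tx),
\]
which is divisible by $t^2$. So this coefficient is zero and $Tx=\sum_l\widehat{H_l}(z,z,z,z,x)w_l$. Here the degree six is used: it provides the \emph{square} of $y\cdot y$, which makes the coefficient vanish for every $x\in Y_{\mathbb C}$.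

\emph{$T$ is small.} For a real unit vector $w=\sum\beta_lw_l$, the quintic form $\sum\beta_lH_l$ is bounded by $\eta$ on $S_Y$, so (B) bounds $\sum\beta_l\widehat{H_l}(a_1,\dots,a_5)$ by $\eta$ for real unit vectors $a_i\in Y$. This expression is multilinear in the six arguments $a_1,\dots,a_5,w$. A complex unit vector $b+ic$ has $|b|+|c|\le\sqrt2$, so expanding each argument into real and imaginary parts gives $|w\cdot Tx|\le(\sqrt2)^6\eta=8\eta$ for complex unit vectors $x,w$, that is, $\|T\|_{\mathrm{op}}\le8\eta$. The rank of $T$ is at most $\min(k,n-k)=m/\max(k,n-k)\le2m/n$, and the sum of the squared entries is the sum of the squared singular values. Therefore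
\[
\frac6{5n}\sum_{j,l}W_{jl}\le\sum_{j,l}|T_{jl}|^2\le64\eta^2\cdot\frac{2m}n,\qquad\text{so}\qquad\sum_{j,l}W_{jl}\le107\,\eta^2m .
\]
The dimension $n$ has canceled: the factor $1/n$ in the variance, forced by Lemma~\ref{lem:size}, is compensated by the bound on the rank. This is why the operator norm of $T$ is estimated rather than its individual entries.

\emph{The small-ball estimate.} The joint density of the $W_{jl}$ is at most $1$ on the positive orthant, and the simplex $\{u\ge0:\sum u_i\le s\}$ in $\mathbb R^m$ has volume $s^m/m!\le(es/m)^m$. With $s=107\eta^2m$ and $107e<291$ the lemma follows.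
\end{proof}

\subsection{Neighborhoods in the Grassmannian}

To pass from one subspace to all of them we do not construct a net. It suffices to know that badness spreads to a neighborhood, and that the neighborhood has measure at least $(c\tau)^m$. For $Y\in\mathrm{Gr}(n,k)$ and $\tau>0$ let $\mathcal N_\tau(Y)$ be the set of all graphs $\operatorname{graph}(B)=\{y+By:y\in Y\}$ with $B\colon Y\to Y^\perp$ linear and $\|B\|_{\mathrm{op}}\le\tau$.

\begin{lemma}\label{lem:stable}
On $\Omega$, $\Delta(\Psi,Y')\le\Delta(\Psi,Y)+360\,\tau$ for all $Y'\in\mathcal N_\tau(Y)$.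
\end{lemma}

\begin{proof}
Let $Y'=\operatorname{graph}(B)$. By the singular value decomposition there is an orthonormal basis $(e_i)$ of $Y$ with $Be_i=\sigma_if_i$, $0\le\sigma_i\le\tau$, where the $f_i$ with $\sigma_i>0$ are orthonormal in $Y^\perp$. Let $U$ rotate each of the mutually orthogonal planes $\operatorname{span}(e_i,f_i)$, $\sigma_i>0$, by the angle $\alpha_i=\arctan\sigma_i$, and fix their common orthogonal complement. Then $Ue_i$ is a multiple of $e_i+Be_i$, so $UY=Y'$, and $\|U-I\|_{\mathrm{op}}=\|U^{-1}-I\|_{\mathrm{op}}=\max_i2\sin(\alpha_i/2)\le\tau$. Let $L$ attain $\Delta(\Psi,Y)$ and put $L'=ULU^{-1}\colon Y'\to Y'^\perp$. Since $P_{Y'^\perp}=UP_{Y^\perp}U^{-1}$, for $y'=Uy$ with $y\in S_Y$,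
\begin{align*}
|P_{Y'^\perp}\nabla\Psi(y')-L'y'|&=|P_{Y^\perp}U^{-1}\nabla\Psi(Uy)-Ly|\\
&\le\Delta(\Psi,Y)+|(U^{-1}-I)\nabla\Psi(Uy)|+|\nabla\Psi(Uy)-\nabla\Psi(y)|.
\end{align*}
By Lemma~\ref{lem:size} the last two terms are at most $60\tau$ and $300\tau$; the segment from $y$ to $Uy$ lies in the unit ball.
\end{proof}

\begin{lemma}\label{lem:measure}
Let $1\le k\le n-1$, $Y\in\mathrm{Gr}(n,k)$ and $0<\tau<1$. Then $\mu_k(\mathcal N_\tau(Y))\ge\frac14e^{-16m}(\tau/3)^m$.
\end{lemma}

\begin{proof}
For $y\in Y$, $v\in Y^\perp$ we have $(y+By)\cdot(v-B^*v)=By\cdot v-y\cdot B^*v=0$, so $\operatorname{graph}(B)^\perp$ is the graph of $-B^*$ over $Y^\perp$. Taking orthogonal complements thus maps $\mathcal N_\tau(Y)$ onto $\mathcal N_\tau(Y^\perp)$ and $\mu_k$ to $\mu_{n-k}$, and it preserves $m$. We may assume $k\le n/2$, so that $nk\le2m$.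

The column span of an $n\times k$ matrix with independent $N(0,1)$ entries has a rotation-invariant law, which is $\mu_k$. In a basis adapted to $Y\oplus Y^\perp$ the matrix has independent blocks $A$ ($k\times k$) and $C$ ($(n-k)\times k$), and the span is $\{(Au,Cu)\}=\operatorname{graph}(CA^{-1})$ when $A$ is invertible. It lies in $\mathcal N_\tau(Y)$ if $|Au|\ge\sqrt n\,|u|$ for all $u$ and $\|C\|_{\mathrm{op}}\le\tau\sqrt n$. The first event is atypical, but we can afford a cost $e^{-16m}$, and the simplest way to realize it is to force $A$ near a large multiple of the identity.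

By (C), $\mathbb E\|A\|_{\mathrm{op}}\le2\sqrt k\le\sqrt{2n}$, so $\|A\|_{\mathrm{op}}\le2\sqrt{2n}$ with probability at least $\frac12$. Apply (G) in $\mathbb R^{k^2}$ with the shift $v=4\sqrt n\,I$, whose squared Euclidean length is $16nk$:
\[
\mathbb P\bigl(\|A-4\sqrt n\,I\|_{\mathrm{op}}\le2\sqrt{2n}\bigr)\ge\tfrac12e^{-8nk}\ge\tfrac12e^{-16m}.
\]
On this event $|Au|\ge(4-2\sqrt2)\sqrt n\,|u|\ge\sqrt n\,|u|$. Next, $\mathbb E\|C\|_{\mathrm{op}}\le\sqrt{n-k}+\sqrt k\le\sqrt{2n}$, so $\|C\|_{\mathrm{op}}\le2\sqrt{2n}$ with probability at least $\frac12$. The matrix $C$ has $m$ entries, and (G) with $\theta=\tau/(2\sqrt2)\ge\tau/3$ gives $\mathbb P(\|C\|_{\mathrm{op}}\le\tau\sqrt n)\ge\frac12(\tau/3)^m$. Multiply the two bounds.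
\end{proof}

\subsection{Proof of Proposition~\ref{prop:form}}

Let $\eta=10^{-15}$, $\tau=\eta/360$, and for $2\le k\le n-1$ let $\mathcal E_k$ be the event that some $Y\in\mathrm{Gr}(n,k)$ is $\eta$-bad. Let $M_k$ be the $\mu_k$-measure of the random set of $2\eta$-bad subspaces. On $\Omega\cap\mathcal E_k$ this set contains some $\mathcal N_\tau(Y)$ by Lemma~\ref{lem:stable}, so $M_k\ge\frac14(e^{-16}\eta/1080)^m$ by Lemma~\ref{lem:measure}. By Fubini's theorem and Lemma~\ref{lem:fixed},
\[
\mathbb E\,M_k=\int\mathbb P(Y'\text{ is }2\eta\text{-bad})\,d\mu_k(Y')\le(1164\,\eta^2)^m .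
\]
Markov's inequality, together with $1164\cdot1080<1.258\cdot10^6$ and $e^{16}<8.9\cdot10^6$, gives
\[
\mathbb P(\Omega\cap\mathcal E_k)\le4\,(1164\cdot1080\cdot e^{16}\,\eta)^m\le4\,(1.12\cdot10^{13}\,\eta)^m\le4\cdot50^{-m}.
\]
Since $k\le n-1$, we have $m=k(n-k)\ge n-1$. Hence $\sum_{k=2}^{n-1}\mathbb P(\Omega\cap\mathcal E_k)\le4(n-2)\,50^{-(n-1)}$, which decreases in $n$ and equals $0.0016$ for $n=3$. This is less than $0.45\le\mathbb P(\Omega)$, so some realization of $\Psi$ lies in $\Omega$ and satisfies $\Delta(\Psi,Y)>10^{-15}$ whenever $2\le\dim Y\le n-1$. The form $\Phi=\Psi/10$ is normalized by Lemma~\ref{lem:size}, and $\Delta(\Phi,Y)=\Delta(\Psi,Y)/10>\eta_0$. \qed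

\section{A renorming of $\ell_2$}\label{sec:infinite}

Because $\kappa$ does not depend on $n$, the property survives a limit $n\to\infty$. The \emph{corank} of a projection is the dimension of its kernel.

\begin{theorem}\label{thm:l2}
Let $0<\varepsilon\le\varepsilon_0$ and $\kappa=(\eta_0\varepsilon/20)^2$. There is a norm on $\ell_2$ satisfying \eqref{eq:twosided} such that every bounded projection of finite rank at least $2$, and every bounded projection of finite corank at least $1$, has norm at least $1+\kappa$.
\end{theorem}

We take the limit by an ultraproduct. Fix a free ultrafilter $\mathcal U$ on $\{3,4,\dots\}$. It contains all cofinite sets, and every bounded real sequence has a limit $\lim_{\mathcal U}$ that respects sums, products and inequalities valid on a set in $\mathcal U$. The ultraproduct $\prod X_n/\mathcal U$ of Banach spaces $X_n$ is the quotient of the space of bounded sequences $(x^n)$, $x^n\in X_n$, by the subspace of those with $\lim_{\mathcal U}\|x^n\|=0$; it is a Banach space with norm $\lim_{\mathcal U}\|x^n\|$. Uniformly bounded operators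 $T_n$ on $X_n$ induce an operator $T$ with $\|T\|=\lim_{\mathcal U}\|T_n\|$: the inequality $\le$ follows from $\|T_nx^n\|\le\|T_n\|\|x^n\|$, and $\ge$ from testing on unit vectors $x^n$ with $\|T_nx^n\|\ge\|T_n\|-1/n$.

\begin{proof}
Let $X_n=(\mathbb R^n,\|\cdot\|)$ be the spaces of Theorem~\ref{thm:main}. By \eqref{eq:twosided}, bounded and null sequences are the same for $X_n$ and for $\ell_2^n$. So $\prod X_n/\mathcal U$ and $H=\prod\ell_2^n/\mathcal U$ are one vector space with two norms $\|\cdot\|$ and $|\cdot|$ related by \eqref{eq:twosided}, and $H$ is a Hilbert space with inner product $(x,y)=\lim_{\mathcal U}x^n\cdot y^n$. All operator norms below refer to $\|\cdot\|$. For $u_1,\dots,u_r,x_1,\dots,x_r\in H$ write $F[u,x]=\sum_{i\le r}(\,\cdot\,,u_i)\,x_i$.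

\emph{The property holds on $H$.} Let $F=F[u,x]$ with $(x_j,u_i)=\delta_{ij}$, a projection of rank $r$. We claim that $\|F\|\ge1+\kappa$ if $r\ge2$ and $\|I-F\|\ge1+\kappa$ if $r\ge1$. Choose representatives $u_i^n,x_i^n$. The matrices $G_n=(x_j^n\cdot u_i^n)_{i,j}$ tend to $I$ along $\mathcal U$. For $n$ in the set $\{\|G_n-I\|_{\mathrm{op}}\le\frac12\}\in\mathcal U$ replace $x_j^n$ by $\sum_l(G_n^{-1})_{lj}x_l^n$. This changes $x_j^n$ by a sequence tending to $0$ along $\mathcal U$, and afterwards $x_j^n\cdot u_i^n=\delta_{ij}$ for these $n$. Then $F_nx=\sum_i(x\cdot u_i^n)\,x_i^n$ is a projection of rank $r$ on $X_n$, $I-F_n$ is a projection of rank $n-r$, and these operators induce $F$ and $I-F$. For $n\ge r+2$ we have $r\le n-1$ and $n-r\geq 2$, and $n-r\le n-1$ if $r\ge1$. Theorem~\ref{thm:main} applies, and the claim follows by taking $\lim_{\mathcal U}$ of the norms.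

\emph{A separable subspace.} We need a separable subspace of $H$ on which the norms of all such operators are already visible. Let $D_0$ be the orthonormal sequence whose $i$-th term is represented by $(e_i)_{n\ge i}$. Given a countable set $D_j$, let $D_{j+1}\supseteq D_j$ be a countable set, closed under rational linear combinations, which contains for each of the countably many operators $F=F[u,x]$ with $u_i,x_i\in D_j$ two sequences in the unit ball of $\|\cdot\|$ along which $\|Fa\|\to\|F\|$ and $\|(I-F)a\|\to\|I-F\|$, respectively. The closure $Y$ of $D=\bigcup_jD_j$ is a separable, infinite-dimensional closed subspace, so $(Y,|\cdot|)$ is isometric to $\ell_2$. For $u_i,x_i\in D$,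
\begin{equation}\label{eq:restrict}
\|F[u,x]|_Y\|=\|F[u,x]\|,\qquad\|(I-F[u,x])|_Y\|=\|I-F[u,x]\|.
\end{equation}
The operator $F[u,x]$ depends continuously on $(u,x)$ in operator norm, so \eqref{eq:restrict} holds for all $u_i,x_i\in Y$.

\emph{Conclusion.} Let $Q$ be a bounded projection of finite rank $r$ on $Y$ and $x_1,\dots,x_r$ a basis of its range. Then $Q=\sum_i\varphi_i(\cdot)x_i$ with bounded functionals $\varphi_i$ on $Y$ and $\varphi_i(x_j)=\delta_{ij}$. By the Riesz representation theorem in $(Y,|\cdot|)$, $\varphi_i=(\,\cdot\,,u_i)$ with $u_i\in Y$, so $Q=F[u,x]|_Y$ with $(x_j,u_i)=\delta_{ij}$. By \eqref{eq:restrict} and the claim, $\|Q\|\ge1+\kappa$ if $r\ge2$ and $\|I-Q\|\ge1+\kappa$ if $r\ge1$. Every bounded projection of finite corank $r$ has the form $I-Q$.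
\end{proof}

The Riesz theorem serves here as the elementary case of the duality $(\prod X_n/\mathcal U)^*=\prod X_n^*/\mathcal U$ for spaces uniformly isomorphic to Hilbert spaces; see \cite{Heinrich}.

\section{Constraints from two-dimensional subspaces}\label{sec:limits}

Say that $X$, with $3\le n=\dim X<\infty$, has \emph{property $(\Pi_c)$} if $\|P\|\ge c$ for all projections of rank between $2$ and $n-1$. Projections onto planes alone restrict both the geometry of $X$ and the size of $c$. The \emph{absolute projection constant} $\lambda(F)$ of a finite-dimensional space $F$ is the supremum, over all Banach spaces $W$ containing $F$ isometrically, of the infimum of the norms of projections of $W$ onto $F$.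

\begin{lemma}\label{lem:lambda}
If $X$ has property $(\Pi_c)$, then $d(E,F)\,\lambda(F)\ge c$ for every two-dimensional subspace $E\subset X$ and every two-dimensional normed space $F$.
\end{lemma}

\begin{proof}
Let $T\colon E\to F$ be an isomorphism. Let $\Gamma$ be the unit ball of $F^*$ and $J\colon F\to\ell_\infty(\Gamma)$, $Ju=(\varphi(u))_{\varphi\in\Gamma}$, which is an isometric embedding by the Hahn--Banach theorem. Extend each functional $\varphi\circ T$ from $E$ to $X$ with the same norm; this gives $\widetilde T\colon X\to\ell_\infty(\Gamma)$ with $\widetilde T|_E=JT$ and $\|\widetilde T\|\le\|T\|$. If $Q$ is a projection of $\ell_\infty(\Gamma)$ onto $JF$, then $T^{-1}J^{-1}Q\widetilde T$ is a projection of $X$ onto $E$, so $c\le\|T^{-1}\|\|T\|\|Q\|$. Take the infimum over $T$ and $Q$.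
\end{proof}

A family of normed spaces is \emph{uniformly non-square} if there is $\delta_0>0$ such that $\min(\|x+y\|,\|x-y\|)\le2-2\delta_0$ for all unit vectors $x,y$ in any space of the family. By a theorem of James \cite{James}, a uniformly non-square Banach space is reflexive. Recall also that a Banach space is super-reflexive if and only if all of its ultrapowers are reflexive.

\begin{proposition}\label{prop:nonsquare}
If $X$ has property $(\Pi_c)$, then $d(E,\ell_1^2)\ge c$ for every two-dimensional $E\subset X$. Consequently, any family of spaces having property $(\Pi_c)$ with a common $c>1$ is uniformly non-square, and its ultraproducts are super-reflexive.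
\end{proposition}

\begin{proof}
The map $(a,b)\mapsto(a+b,a-b)$ is an isometry of $\ell_1^2$ onto $\ell_\infty^2$. If $W\supseteq\ell_\infty^2$, extending the two coordinate functionals to $W$ with norm one yields a projection of norm one, so $\lambda(\ell_1^2)=\lambda(\ell_\infty^2)=1$. Lemma~\ref{lem:lambda} gives the first claim.

Let $\delta_0=\frac12(1-1/c)<\frac12$ and suppose that unit vectors $x,y\in X$ satisfy $\|x\pm y\|\ge2-2\delta$ with $0\le\delta<\delta_0$. For $|a|\ge|b|$ choose signs $\alpha,\beta$ with $a=\alpha|a|$, $b=\beta|b|$. Then $ax+by=|a|(\alpha x+\beta y)-(|a|-|b|)\beta y$, so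
\[
\|ax+by\|\ge|a|(2-2\delta)-(|a|-|b|)\ge(1-2\delta)(|a|+|b|).
\]
The case $|b|\ge|a|$ follows by exchanging the roles of $x$ and $y$. Together with $\|ax+by\|\le|a|+|b|$ this shows that $x,y$ are independent and $d(\operatorname{span}(x,y),\ell_1^2)\le(1-2\delta)^{-1}<c$, a contradiction. Hence the family is uniformly non-square with the constant $\delta_0$. Unit vectors of an ultraproduct have representatives consisting of unit vectors, so the defining inequality passes to ultraproducts, and then to their ultrapowers, which are reflexive by James's theorem.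
\end{proof}

In particular, a family with a common $c>1$ cannot contain $\ell_1^m$'s or $\ell_\infty^m$'s uniformly. If for every $m$ some member contained a subspace at distance at most $C$ from $\ell_1^m$ (or $\ell_\infty^m$), then the classes of the images of the unit vectors would span an isomorphic copy of $\ell_1$ (or $c_0$) in an ultraproduct of these members, which is impossible in a reflexive space. This is why near-Euclidean spaces are used here.

\begin{proposition}\label{prop:upper}
No constant $c>4/\pi$ works in the question of Section~\ref{sec:intro}.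
\end{proposition}

\begin{proof}
By Dvoretzky's theorem, for each $\delta>0$ there is $n(\delta)$ such that every normed space of dimension $n\ge n(\delta)$ contains a two-dimensional subspace $E$ with $d(E,\ell_2^2)\le1+\delta$. Gr\"unbaum \cite{Grunbaum} computed $\lambda(\ell_2^2)=4/\pi$. If spaces with property $(\Pi_c)$ exist in all dimensions $n\ge3$, Lemma~\ref{lem:lambda} gives $c\le(1+\delta)\,4/\pi$ for every $\delta>0$.
\end{proof}

By Theorem~\ref{thm:main} and Proposition~\ref{prop:upper}, the supremum $c^*$ of the admissible constants satisfies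
\[
1+10^{-72}\le c^*\le4/\pi .
\]
We do not determine its exact value.

\begin{thebibliography}{9}

\bibitem{Banach}
S.~Banach, Studia Math. \textbf{7} (1938).

\bibitem{DS}
Davidson and Szarek, in: \emph{Handbook of the Geometry of Banach Spaces}, Vol.~I.

\bibitem{Grunbaum}
Gr\"unbaum, Trans. Amer. Math. Soc. \textbf{95} (1960).

\bibitem{Heinrich}
Heinrich, J. reine angew. Math. \textbf{313} (1980).

\bibitem{James}
James, Ann. of Math. \textbf{80} (1964).

\bibitem{Kobos}
Tomasz Kobos, \emph{Finite-dimensional normed spaces without small-norm hyperplane projections}, arXiv:2610.09113 (2026).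

\end{thebibliography}
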